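# A strictly ergodic action in which measure does not decide comparison

## Counting in profinite actions

Let $G$ be a countable discrete group acting by homeomorphisms on the Cantor set $X$. Take two clopen sets $A,B\subseteq X$. We want to cut $A$ into finitely many clopen pieces and move the pieces, by elements of $G$, to disjoint places inside $B$. If $\mu$ is a $G$-invariant probability measure, this can only succeed when $\mu(A)\le\mu(B)$. Suppose now that every orbit is dense and that there is only one invariant measure. The answer one would first guess is that measure is then the only obstruction: if $\mu(A)<\mu(B)$, the cutting and moving can be done. Let us fix the words.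

**Definition (strict ergodicity).** The action is *minimal* if every orbit is dense, *uniquely ergodic* if there is exactly one $G$-invariant Borel probability measure on $X$, and *strictly ergodic* if it is both.

**Definition (comparison).** For clopen $A,B\subseteq X$ write $A\prec B$ if there are a partition $A=A_1\sqcup\dots\sqcup A_n$ into clopen sets and $g_1,\dots,g_n\in G$ such that $g_1A_1,\dots,g_nA_n$ are pairwise disjoint subsets of $B$. The action has *dynamical comparison* if $A\prec B$ for all clopen $A,B$ such that $\mu(A)<\mu(B)$ for every $G$-invariant Borel probability measure $\mu$.

The question, taken from Jamie Bell, "Selfless nonnuclear crossed products", arXiv:2609.34011 (2026), is this: is there a strictly ergodic action of a (nonamenable) finitely generated group on the Cantor set which fails to have dynamical comparison? The first guess says no. We test it.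

Take the odometer: $\mathbb Z$ acts on the $2$-adic integers $\mathbb Z_2$ by translation. Let $A$ be the set of points congruent to $0$, $1$ or $2$ modulo $8$, and let $B$ be the set of odd points, so $\mu(A)=\frac38<\frac12=\mu(B)$. Move the class of $0$ by $+1$, the class of $1$ by $+2$ and the class of $2$ by $+3$. They land on the classes of $1,3,5$ modulo $8$, which are disjoint and contained in $B$. The same counting works for any group, amenable or not, as long as the action is built from finite transitive ones.

**Proposition 1.** Let $X=\varprojlim P_n$ be a Cantor set, where the $P_n$ are finite transitive $G$-sets with equivariant surjections $P_{n+1}\to P_n$. Then $G\curvearrowright X$ is strictly ergodic and has comparison.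

**Proof.** For $p\in P_n$ let $[p]$ be the set of $x\in X$ with $x_n=p$. These sets form a base of clopen sets, and $g[p]=[gp]$. By transitivity every orbit meets every $[p]$, so the action is minimal. Also by transitivity, an invariant probability measure must give every $[p]$ with $p\in P_n$ the mass $1/|P_n|$. These numbers are consistent, because all fibers of $P_{n+1}\to P_n$ have the same size, and they define an invariant measure. Hence there is exactly one. Finally let $A,B$ be clopen with $\mu(A)<\mu(B)$. For some $n$, $A$ is a union of $a$ sets $[p_1],\dots,[p_a]$ of level $n$, and $B$ is a union of $b>a$ sets $[q_1],\dots,[q_b]$. Choose $g_j$ with $g_jp_j=q_j$ for $j\le a$. The sets $g_j[p_j]=[q_j]$ are disjoint subsets of $B$. $\square$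

For example, let $G=F_2$ and let $P_n=G/G_n$ for a decreasing sequence of finite-index normal subgroups with trivial intersection, which exists because free groups are residually finite. So nonamenability alone does not break the guess.

The guess is nevertheless wrong, and the aim of these notes is a counterexample. By Proposition 1, its finite levels cannot be finite transitive $G$-sets. Some obstruction other than measure is needed, and we look for it next.

## Sinkless orientations, and why finite quotients have them

Throughout, $d\ge3$ and
$$\Gamma=\Gamma_d=\langle\gamma_1,\dots,\gamma_d\mid\gamma_i^2=1\rangle=\mathbb Z/2*\dots*\mathbb Z/2 .$$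
Each element is given by a unique *reduced word*, a word in the $\gamma_i$ without two equal neighboring letters. The group is nonamenable because it contains $F_2$. Indeed, put $a_2=\gamma_1\gamma_2$ and $a_3=\gamma_1\gamma_3$, and take a nonempty freely reduced word in $a_2^{\pm1},a_3^{\pm1}$. Each factor $a_j^{\pm1}$ contributes one letter $\gamma_j$. Between two consecutive such letters $\gamma_j,\gamma_k$ one finds $\gamma_1$ for $a_ja_k$ and $a_j^{-1}a_k^{-1}$. For $a_ja_k^{-1}$ and $a_j^{-1}a_k$ one finds, respectively, nothing and $\gamma_1\gamma_1=1$, and in these two cases $j\ne k$. So after the cancellations $\gamma_1\gamma_1=1$ the word is reduced and nonempty, hence it is not the identity.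

When $\Gamma$ acts on $X$, we draw an edge of color $i$ between $x$ and $\gamma_ix$. Every vertex meets $d$ edges and every edge has two ends, so (if the generators have no fixed points) there are $d/2>1$ edges per vertex. Measure therefore suggests that each vertex can be given an edge of its own.

**Definition (clopen sinkless orientation).** This is a family of clopen sets $O_1,\dots,O_d\subseteq X$ with $O_i\cap\gamma_iO_i=\emptyset$ for all $i$ and $\bigcup_iO_i=X$.

Read $x\in O_i$ as "the $i$-edge at $x$ is directed away from $x$". The first condition says that no edge is directed away from both ends. The second says that every vertex has an outgoing edge.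

If comparison lets us move vertices into edges in a clopen way, it should produce such an orientation. So here is a plan: find a strictly ergodic action of $\Gamma$ without a clopen sinkless orientation, and show that comparison would have produced one. The sensible first place to look is among actions with finite quotients, where orientations can be examined by hand. They are of no use for this.

**Proposition 2.** Suppose $\Gamma$ acts on a finite set $P$ such that no $\gamma_i$ fixes a point, and let $\pi:X\to P$ be continuous and equivariant. Then $X$ has a clopen sinkless orientation.

**Proof.** The graph on $P$ with an $i$-edge between $p$ and $\gamma_ip$ is $d$-regular (parallel edges are possible, loops are not). Take a connected component. All degrees are at least $2$ and the component is finite, so a walk that never immediately reuses an edge must revisit a vertex. Hence the component contains a cycle $C$; two parallel edges count as a cycle. Direct $C$ cyclically. For each vertex $v$ off $C$ choose an edge from $v$ to a vertex which is closer to $C$, and direct it away from $v$. These choices never conflict, since each chosen edge belongs to its end that is farther from $C$. Direct the remaining edges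 arbitrarily. Every vertex now has an outgoing edge. Let $O_i$ be the set of $x$ such that the $i$-edge at $\pi(x)$ is directed away from $\pi(x)$. $\square$

The proof shows where the plan stops working: a finite level at which everybody's neighbors are known contains cycles, and cycles produce orientations. A finite tree does the opposite. It has $L$ vertices and only $L-1$ edges, so every orientation of it has a sink. But a finite tree is not $d$-regular, and its missing edges must go somewhere.

The way out is to let the finite levels consist of trees whose missing edges lead to partners that are not yet determined. Here is the smallest picture, for $d=3$. Take eight vertices $v_t$ with $t=t_1t_2t_3\in\{0,1\}^3$. Promise that the edge of color $1$ at $v_t$ leads to some $v_{t'}$ with $t'_1\neq t_1$, that the edge of color $2$ leads to some $v_{t'}$ with $t'_1=t_1$ and $t_2'\ne t_2$, and that the edge of color $3$ leads to the $v_{t'}$ which differs from $v_t$ only in the last digit. Suppose an orientation rule must decide only from this information, so that its decision at $v_t$ in color $k$ depends only on $t_1\dots t_k$. For color $1$ the two classes $t_1=0$ and $t_1=1$ cannot both be directed outward. Choose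 a first digit whose class is not directed outward. Within that half, choose a second digit in the same way for color $2$, and then a third for color $3$. The resulting $v_t$ is a sink. The rule loses, whatever partners the vertices will have.

A clopen orientation may of course use finer information: when the exact pair of classes joined by an edge is known, it may treat each pair differently. For color $1$ there are $16$ pairs instead of one. The next level of the construction must defeat these finer rules, and so on forever, and all along we must keep minimality and unique ergodicity. Here is what will come out.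

**Theorem 3.** Let $d\ge3$. There is an action of $\Gamma=\Gamma_d$ on the Cantor set $X$ such that

1. the action is minimal and has exactly one invariant Borel probability measure $\mu$;
2. there are no clopen sets $O_1,\dots,O_d$ with $O_i\cap\gamma_iO_i=\emptyset$ for all $i$ and $\bigcup_iO_i=X$;
3. dynamical comparison fails; more strongly, for every $M\in\mathbb N$ there are clopen $A,B\subseteq X$ with $\mu(B)>M\mu(A)>0$ and $A\not\prec B$;
4. the action is topologically free (in particular faithful), that is, $\{x:gx\ne x\}$ is dense for every $g\neq1$.

So the answer to the question is yes.

## Trees with ports, hung on a binary tree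

**Definition ($d$-tree, port).** A *$d$-tree* is a finite nonempty tree whose edges are colored by $\{1,\dots,d\}$ so that edges at a common vertex have distinct colors. A *port* of a $d$-tree $T$ is a pair $(v,i)$ such that no edge of color $i$ is incident to $v$.

A $d$-tree with $L$ vertices has $L-1$ edges, hence $dL-2(L-1)=(d-2)L+2\ge3$ ports. For $d=3$, a single vertex has three ports, and two vertices joined by an edge have four.

**Definition (tree system).** A tree system $\mathcal T$ consists of

* a finite rooted binary tree $\mathbb B$ with set $N$ of inner nodes, each having a $0$-child and a $1$-child, and set $\Lambda$ of leaves, every leaf having depth at least $2$;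
* a coloring $c:N\to\{1,\dots,d\}$;
* for every $\lambda\in\Lambda$ a $d$-tree $T_\lambda$, and an assignment of each port $(v,i)$ of $T_\lambda$ to a proper ancestor $\nu$ of $\lambda$ with $c(\nu)=i$, such that every proper ancestor $\nu$ of $\lambda$ is assigned a number $n_{\lambda,\nu}\ge1$ of ports of $T_\lambda$. This last requirement is called *fullness*.

We say that a leaf $\lambda$ is *under* a node $\alpha$ if $\alpha=\lambda$ or $\alpha$ is an ancestor of $\lambda$. A *port of $\mathcal T$* is a triple $(\lambda,v,i)$ with $(v,i)$ a port of $T_\lambda$. For $\nu\in N$ and $a\in\{0,1\}$ let $\Pi_{\nu,a}$ be the set of ports $(\lambda,v,i)$ assigned to $\nu$ with $\lambda$ under the $a$-child of $\nu$. By fullness these sets are nonempty, and they partition the set of all ports. The intended meaning is that *a port in $\Pi_{\nu,0}$ will be joined to a port in $\Pi_{\nu,1}$*, by an edge of color $c(\nu)$.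

**Example (the system $\mathcal T_0$).** Let $\mathbb B_0$ be the complete binary tree of depth $d$, whose nodes are the $0$-$1$-words of length at most $d$; the $a$-child of $s$ is $sa$. A node of length $k-1$ gets color $k$. For $t\in\{0,1\}^d$ let $T_t$ be a single vertex $v_t$, and assign its port $(v_t,k)$ to the prefix $t|_{k-1}$ of length $k-1$. All the numbers $n_{\lambda,\nu}$ equal $1$, and leaves have depth $d\ge3$. For $d=3$ this is the picture with eight vertices.

**Definition (assembly).** An assembly over $\mathcal T$ is a $d$-tree obtained from finitely many disjoint copies of trees $T_\lambda$ by adding edges. Each added edge joins a port in some $\Pi_{\nu,0}$ of one copy with a port in $\Pi_{\nu,1}$ of another copy and has color $c(\nu)$. Each port is used at most once, and the result is a tree. Its ports are the unused ports of the copies; we call them *open ports*.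

The color condition in the definition of a $d$-tree holds automatically, because a port assigned to $\nu$ has color $c(\nu)$. If $e\in\Pi_{\nu,a}$ is an open port of an assembly and $\kappa$ is a leaf under the $(1-a)$-child of $\nu$, we may *attach* a fresh copy of $T_\kappa$ at $e$ through any port of $T_\kappa$ in $\Pi_{\nu,1-a}$; there is one, by fullness.

We need two tools. The first says that from any open port we can get to any tree, with any wanted port left open. It will serve minimality and fullness at the next level.

**Lemma 4 (reaching).** Let $W$ be an assembly, $e$ an open port of $W$, $\lambda\in\Lambda$, and $\delta$ a port of $T_\lambda$. By successively attaching finitely many copies, using $e$ as the only port of $W$, one can extend $W$ so that the last attached copy is a copy of $T_\lambda$ whose port $\delta$ is open. This copy has at least one further open port.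

**Proof.** Let $o$ be the root and $o_0,o_1$ its children. They are inner nodes because leaves have depth at least $2$. Hence, by fullness, a tree $T_\kappa$ with $\kappa$ under $o_b$ has a port assigned to $o$ and a port assigned to $o_b$. We use this constantly.

**Step 1.** We show that *for any leaf $\theta$ and any port $\eta$ of $T_\theta$ assigned to $o$, we can reach a copy of $T_\theta$ attached through $\eta$.* Let $e\in\Pi_{\nu,a}$, and first attach at $e$ some $T_\kappa$ with $\kappa$ under the $(1-a)$-child of $\nu$. If $\nu\neq o$, this copy was attached through a port assigned to $\nu$, so its ports assigned to $o$ are open. If $\nu=o$, then $\kappa$ is under $o_{1-a}$ and the copy has an open port assigned to $o_{1-a}$. Attach there a $T_{\kappa_2}$ with $\kappa_2$ under the child of $o_{1-a}$ that is not above $\kappa$. This copy was attached through a port assigned to $o_{1-a}$, so it has an open port assigned to $o$. In both cases the last copy, say of $T_{\kappa'}$ with $\kappa'$ under $o_b$, has an open port in $\Pi_{o,b}$.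

If $\theta$ is under $o_{1-b}$, attach $T_\theta$ there through $\eta$. If $\theta$ is under $o_b$, we must first change sides. Attach at the open port in $\Pi_{o,b}$ some $T_{\kappa''}$ with $\kappa''$ under $o_{1-b}$. It has an open port assigned to $o_{1-b}$; attach there some $T_{\kappa'''}$ with $\kappa'''$ under the other child of $o_{1-b}$. This copy has an open port in $\Pi_{o,1-b}$; attach $T_\theta$ to it through $\eta$.

**Step 2.** Now we keep $\delta$ open. If $T_\lambda$ has a port $\eta\ne\delta$ assigned to $o$, apply Step 1 with $\theta=\lambda$ and this $\eta$. Otherwise, by fullness, $\delta$ is the only port of $T_\lambda$ assigned to $o$. Since $\lambda$ has depth at least $2$, it has a proper ancestor $\nu'\ne o$, and $T_\lambda$ has a port $\delta'$ assigned to $\nu'$; of course $\delta'\ne\delta$. Let $\theta$ be a leaf under the child of $\nu'$ which is not above $\lambda$. By Step 1 reach a copy of $T_\theta$ attached through a port assigned to $o$. Its ports assigned to $\nu'$ exist by fullness and are open. Attach $T_\lambda$ at one of them through $\delta'$. Then $\delta$ is open.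

The last copy has at least $3$ ports, one used for attaching it and one equal to $\delta$, so at least one more is open. $\square$

The second tool removes unwanted open ports. Fix $\omega:N\to\{0,1\}$. Call a port in $\Pi_{\nu,a}$ *$\omega$-in* if $a=\omega(\nu)$ and *$\omega$-out* otherwise.

**Lemma 5 (closing).** If $e$ is an $\omega$-out open port of an assembly $W$, one can attach finitely many copies, using $e$ as the only port of $W$, such that all open ports of the attached copies are $\omega$-in.

**Proof.** We use induction on the depth of the node $\nu$ with $e\in\Pi_{\nu,1-\omega(\nu)}$. Starting at the $\omega(\nu)$-child of $\nu$, always move from an inner node $\nu'$ to its $\omega(\nu')$-child, until a leaf $\lambda$ is reached. Attach $T_\lambda$ at $e$ through a port in $\Pi_{\nu,\omega(\nu)}$. By the choice of $\lambda$, all ports of $T_\lambda$ assigned to $\nu$ or to descendants of $\nu$ are $\omega$-in. The $\omega$-out ports of the copy, if any, are assigned to proper ancestors of $\nu$, which have smaller depth. Close each of them by induction. If $\nu$ is the root there are none, so the induction starts. $\square$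

**Example.** Take $\mathcal T_0$ with $d=3$, let $\omega(\emptyset)=1$ at the root and $\omega=0$ at the other nodes. The port of color $2$ at $v_{010}$ is in $\Pi_{0,1}$ and is $\omega$-out. The proof attaches $v_{000}$ by an edge of color $2$. Its port of color $3$ lies in $\Pi_{00,0}$ and is $\omega$-in, and its port of color $1$ lies in $\Pi_{\emptyset,0}$ and is $\omega$-out. Attach $v_{100}$ by an edge of color $1$. Its remaining ports lie in $\Pi_{1,0}$ and $\Pi_{10,0}$, both $\omega$-in, and we are done.

## The successor system: a tree for every table of decisions

Let $\mathcal T$ be a tree system and $m\ge1$. A finer orientation rule sees, for an added edge, which two ports it joins. So let $x_1,\dots,x_Q$ enumerate all triples $(\nu,\pi,\pi')$ with $\nu\in N$, $\pi\in\Pi_{\nu,0}$ and $\pi'\in\Pi_{\nu,1}$, and write $x_k=(\nu_k,\pi_k,\pi'_k)$. Then $Q\ge|N|\ge3$, as the root and its two children are inner nodes. For $\mathcal T_0$ with $d=3$ the root contributes $4\cdot4$ triples, each of the two nodes of depth $1$ contributes $2\cdot2$, and each of the four nodes of depth $2$ contributes one, so $Q=16+8+4=28$.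

A word $t\in\{0,1\}^Q$ is a table of decisions, one per triple. Put $\pi_k^t=\pi_k$ if $t_k=0$ and $\pi_k^t=\pi_k'$ if $t_k=1$. Think of $\pi^t_k$ as the port of the $k$-th pair which is *not* directed outward. For each table $t$ we want a tree all of whose open ports can be charged to some $\pi^t_k$, so that it loses against $t$. Call a port $\pi$ of $\mathcal T$ *$t$-good* if $\pi=\pi_k^t$ for some $k$.

**Lemma 6.** For each $t$ and each $\nu\in N$, all ports in $\Pi_{\nu,0}$ are $t$-good or all ports in $\Pi_{\nu,1}$ are $t$-good.

**Proof.** Suppose $\pi\in\Pi_{\nu,0}$ is not $t$-good. For every $\pi'\in\Pi_{\nu,1}$ there is $k$ with $x_k=(\nu,\pi,\pi')$, and $t_k=1$, since $t_k=0$ would make $\pi$ good. So $\pi'=\pi_k^t$ is $t$-good. $\square$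

So for every $t$ we can choose $\omega_t:N\to\{0,1\}$ such that all $\omega_t$-in ports are $t$-good. Descending from the root of $\mathbb B$ along $\omega_t$ we reach a leaf $\lambda$ for which all ports of $T_\lambda$ are $t$-good. If losing were all we wanted, this single tree would do. But it would not give a tree system: for $\mathcal T_0$ with $d=3$ it has three ports, while in a binary tree of depth $28$ fullness asks for at least one port at each of $28$ ancestors. We need larger assemblies, and Lemmas 4 and 5 provide them.

**Definition (successor).** Let $\mathbb B'$ be the complete binary tree of depth $Q$, whose nodes are the $0$-$1$-words of length at most $Q$, with $sa$ the $a$-child of $s$. An inner node $s$ of length $k-1$ gets the color $c'(s)=c(\nu_k)$. For each leaf $t\in\{0,1\}^Q$ construct an assembly $W_t$ over $\mathcal T$ by the following steps. Throughout, we keep a set $D$ of *designated* open ports, which are never used again, and we keep at least one open port outside $D$. Begin with one copy of some $T_\lambda$ and $D=\emptyset$.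

**Step 1.** The aim is that every $T_\lambda$ occurs with all its ports used. For each $\lambda\in\Lambda$ in turn, use Lemma 4 at a non-designated open port to add a copy of $T_\lambda$. It has at least $3$ ports, one of them used, so at least two are open. At each open port of this copy attach a copy of some compatible tree; that is, at a port in $\Pi_{\nu,a}$ attach a $T_\kappa$ with $\kappa$ under the $(1-a)$-child of $\nu$. The copy of $T_\lambda$ has no open ports any more. Each copy just attached has at least two open ports, so non-designated open ports remain.

**Step 2.** The aim is fullness, with many ports. For each $k\le Q$, do the following $m$ times: use Lemma 4 at a non-designated open port to add a copy, of the tree to which $\pi^t_k$ belongs, in which $\pi_k^t$ is open. Put this open port into $D$ and call it designated for $k$. By Lemma 4 the copy has a further open port, which stays non-designated.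

**Step 3.** The aim is that no losing property is spoiled by leftover ports. At each non-designated $\omega_t$-out open port apply Lemma 5 with $\omega=\omega_t$. All open ports of the copies attached here are $\omega_t$-in.

Let $W_t$ be the result and put $T'_t=W_t$. Each open port of $W_t$ is a copy of some $\pi_k^t$: it is designated for some $k$, or it is $\omega_t$-in and hence $t$-good. Assign a port designated for $k$ to the node $t|_{k-1}$. Assign every other open port to $t|_{k-1}$ for some $k$ such that it is a copy of $\pi^t_k$. The system $\mathcal T'$ so obtained is called the successor of $\mathcal T$ with parameter $m$.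

**Lemma 7.** $\mathcal T'$ is a tree system, and with $n'$ and $\Pi'$ denoting its data:

* (S1) $n'_{t,s}\ge m$ for every leaf $t$ and every proper ancestor $s$ of $t$.
* (S2) For $s$ of length $k-1$, all ports in $\Pi'_{s,0}$ are copies of the one port $\pi_k\in\Pi_{\nu_k,0}$, and all ports in $\Pi'_{s,1}$ are copies of the one port $\pi_k'\in\Pi_{\nu_k,1}$.
* (S3) For every $t$ and every $\lambda\in\Lambda$, $W_t$ contains a copy of $T_\lambda$ having no open ports.

**Proof.** Leaves have depth $Q\ge3$. A port assigned to $t|_{k-1}$ is a copy of $\pi^t_k$, which has color $c(\nu_k)=c'(t|_{k-1})$, so colors match. (S1) holds because of the $m$ ports designated for $k$, and it implies fullness. For (S2), a port in $\Pi'_{s,a}$ is a port of some $W_t$ with $t$ extending $sa$, so $t|_{k-1}=s$ and $t_k=a$; being assigned to $t|_{k-1}$ it is a copy of $\pi_k^t$, which is $\pi_k$ if $a=0$ and $\pi_k'$ if $a=1$. (S3) is Step 1. $\square$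

**The sequence.** Start with $\mathcal T_0$ as above, and let $\mathcal T_{n+1}$ be the successor of $\mathcal T_n$ with parameter $m=2n+3$. Write $\mathbb B_n,N_n,\Lambda_n,Q_n$ for the data of $\mathcal T_n$, and $\Pi_{\nu,a}$, $n_{\lambda,\nu}$, $T_\lambda$ as before, the level being clear from $\nu$ or $\lambda$. In a binary tree in which every inner node has two children there is one more leaf than there are inner nodes, so $|\Lambda_{n+1}|=2^{Q_n}\ge2^{|N_n|}=2^{|\Lambda_n|-1}$. Since $|\Lambda_0|=2^d\ge8$, we get $|\Lambda_n|\to\infty$.

## Sides, the inverse limit and the action

Let $P_n=\{(\lambda,v):\lambda\in\Lambda_n,\ v\in T_\lambda\}$. Each vertex of $W_t$, for $t\in\Lambda_{n+1}$, lies in exactly one copy of some $T_\lambda$ with $\lambda\in\Lambda_n$. Let $f_n:P_{n+1}\to P_n$ send it to the corresponding $(\lambda,v)$. By (S3), $f_n$ is surjective. There is no action of $\Gamma$ on $P_n$, since the partner of a port is not determined. What is determined is the class of possible partners.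

**Definition (sides).** For a color $i$, the *$i$-sides* of $P_n$ and their *partners* are the following sets.

* If $v$ has an $i$-edge in $T_\lambda$, leading to $w$, then $\{(\lambda,v)\}$ is an $i$-side, with partner $\{(\lambda,v)\}^*=\{(\lambda,w)\}$.
* For $\nu\in N_n$ with $c(\nu)=i$ and $a\in\{0,1\}$, the set $\{(\lambda,v):(\lambda,v,i)\in\Pi_{\nu,a}\}$ is an $i$-side, *the side of $\Pi_{\nu,a}$*. Its partner is the side of $\Pi_{\nu,1-a}$.

For each $(\lambda,v)$, either $v$ has an $i$-edge or $(v,i)$ is a port of $T_\lambda$ lying in exactly one $\Pi_{\nu,a}$, with $c(\nu)=i$. So the $i$-sides partition $P_n$. They are nonempty, $S^{**}=S$ and $S\cap S^*=\emptyset$. Let $S_i(p)$ be the $i$-side containing $p$. In $P_0$ with $d=3$, the two $1$-sides have four points each, the four $2$-sides have two points each, and the $3$-sides are single points.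

**Lemma 8.** For every $i$-side $S$ of $P_{n+1}$, $f_n(S)$ is a single point $p$, $f_n(S^*)$ is a single point $q$, and $S_i(q)=S_i(p)^*$.

**Proof.** Suppose first that $S$ comes from an $i$-edge of some $W_t$. Then $S$ and $S^*$ are single points. If the edge lies inside a copy of some $T_\lambda$, then $p,q$ are the ends of an $i$-edge of $T_\lambda$, and $\{p\},\{q\}$ are partner sides. If the edge was added in the assembly, it joins a port of $\Pi_{\nu,0}$ to a port of $\Pi_{\nu,1}$ for some $\nu\in N_n$ with $c(\nu)=i$. So one of $p,q$ is in the side of $\Pi_{\nu,0}$ and the other is in the side of $\Pi_{\nu,1}$. Now suppose $S$ is the side of $\Pi'_{s,a}$, with $s$ of length $k-1$. By (S2) all ports in $\Pi'_{s,a}$ are copies of one port of $\mathcal T_n$, and so are all ports in $\Pi'_{s,1-a}$. Thus $f_n(S)$ and $f_n(S^*)$ are single points, the vertices of $\pi_k$ and $\pi_k'$ in some order, and these lie in the sides of $\Pi_{\nu_k,0}$ and $\Pi_{\nu_k,1}$, which are partners. $\square$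

Let $X=\varprojlim(P_n,f_n)$, a compact metrizable zero-dimensional space. For $p\in P_n$ let $[p]=\{x\in X:x_n=p\}$. These sets are clopen, form a base, and are nonempty because the $f_n$ are surjective.

**Definition of the action.** Although $x_n$ does not determine the $n$-th coordinate of its neighbor, $x_{n+1}$ does. For $x\in X$ define $y=\gamma_ix$ by
$$\{y_n\}=f_n\big(S_i(x_{n+1})^*\big)\qquad\text{for all }n .$$

**Step 1.** We check that $y\in X$. Apply Lemma 8 to $S=S_i(x_{n+1})$. Then $p=x_n$, because $x_{n+1}\in S$, and $q=y_n$. So
$$S_i(y_n)=S_i(x_n)^*\quad\text{for all }n.\tag{1}$$
Using (1) at level $n+1$, $y_{n+1}\in S_i(y_{n+1})=S_i(x_{n+1})^*$, whence $f_n(y_{n+1})=y_n$.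

**Step 2.** We check that this is an action by homeomorphisms. By (1), $S_i(y_{n+1})^*=S_i(x_{n+1})$, so $f_n(S_i(y_{n+1})^*)=f_n(S_i(x_{n+1}))=\{x_n\}$, which says $\gamma_iy=x$. So $\gamma_i^2=1$. The map $\gamma_i$ is continuous, since $y_n$ depends only on $x_{n+1}$. Hence $\Gamma$ acts on $X$ by homeomorphisms.

**Step 3.** We record two rules for computing with the action. If $S$ is an $i$-side of $P_n$ and $x_n\in S$, then by (1) $(\gamma_ix)_n\in S^*$. Applying this also to $S^*$, and using $\gamma_i^2=1$, we get
$$\gamma_i\{x:x_n\in S\}=\{x:x_n\in S^*\}\quad\text{for every $i$-side }S\text{ of }P_n.\tag{2}$$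
When $S=\{(\lambda,v)\}$ comes from an edge, this says
$$\text{if }x_n=(\lambda,v)\text{ and }\{v,w\}\text{ is an }i\text{-edge of }T_\lambda,\text{ then }(\gamma_ix)_n=(\lambda,w).\tag{3}$$
So inside the trees the group moves points along edges.

**Minimality.** Let $x\in X$ and $p\in P_n$. Write $p=(\lambda,v)$ and $x_{n+1}=(t,u)$. By (S3) there is a vertex $u'$ of $W_t=T_t$ with $f_n(t,u')=p$. The tree $T_t$ is connected; following the path from $u$ to $u'$ and applying (3) at level $n+1$ along it, we obtain $g\in\Gamma$ with $(gx)_{n+1}=(t,u')$. So $gx\in[p]$. Hence every orbit is dense.

**The space is a Cantor set.** $X$ maps onto every $P_n$, and $|P_n|\ge|\Lambda_n|\to\infty$, so $X$ is infinite. If $x$ were an isolated point, every orbit would meet the open set $\{x\}$, so $X=\Gamma x$. Then all points would be isolated and the compact space $X$ would be finite, a contradiction. So $X$ is a nonempty compact metrizable zero-dimensional space without isolated points, that is, a Cantor set.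

## Balanced weights and the unique invariant measure

An invariant measure restricts to a weight on each $P_n$ which is compatible with (2). We show that there is only one such weight. The binary tree is the reason: it imposes exactly one linear condition per inner node, and these conditions can be solved from the leaves upward.

**Definition (balanced weight).** A function $\beta:P_n\to[0,\infty)$ is balanced if $\beta(S)=\beta(S^*)$ for all sides $S$ of all colors, where $\beta(S)=\sum_{p\in S}\beta(p)$.

**Lemma 9.** There is exactly one balanced $\beta$ on $P_n$ with total mass $1$. It is strictly positive and of the form $\beta(\lambda,v)=u_\lambda$.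

**Proof.** Balance along the edges of the tree $T_\lambda$ means that $\beta(\lambda,\cdot)$ is constant; call the constant $u_\lambda$. The side of $\Pi_{\nu,a}$ contains one point for each port in $\Pi_{\nu,a}$, so the remaining conditions are, for $\nu\in N_n$,
$$\sum_{\lambda\text{ under the }0\text{-child of }\nu}n_{\lambda,\nu}u_\lambda=\sum_{\lambda\text{ under the }1\text{-child of }\nu}n_{\lambda,\nu}u_\lambda.\tag{4}$$
We claim: for each node $\alpha$ of $\mathbb B_n$, the nonnegative vectors $(u_\lambda)_{\lambda\text{ under }\alpha}$ which satisfy (4) for all inner nodes $\nu$ of the subtree at $\alpha$ form a ray $\mathbb R_{\ge0}u^\alpha$ with $u^\alpha$ strictly positive. If $\alpha$ is a leaf, there is one variable and no condition. If $\alpha=\nu$ is an inner node with children $\alpha_0,\alpha_1$, then by induction the solutions are the vectors $(c_0u^{\alpha_0},c_1u^{\alpha_1})$ with $c_0,c_1\ge0$ and $c_0\sigma_0=c_1\sigma_1$, where $\sigma_j=\sum_{\lambda\text{ under }\alpha_j}n_{\lambda,\nu}u^{\alpha_j}_\lambda>0$ by fullness. They form the ray spanned by the strictly positive vector $(\sigma_1u^{\alpha_0},\sigma_0u^{\alpha_1})$. For $\alpha$ the root the claim says that the balanced weights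 form one ray with a strictly positive generator; normalize the total mass. $\square$

For $\mathcal T_0$ all $n_{\lambda,\nu}$ are $1$ and the weight is $2^{-d}$ at each of the $2^d$ points.

Let $\beta_n$ be the weight of Lemma 9 on $P_n$.

**Step 1.** The weights of different levels fit together. Let $S$ be an $i$-side of $P_n$. By Lemma 8 each $i$-side $S'$ of $P_{n+1}$ maps to one point, so $f_n^{-1}(S)$ is a union of $i$-sides; and $S'\subseteq f_n^{-1}(S)$ if and only if $S'^*\subseteq f_n^{-1}(S^*)$. Hence $\beta_{n+1}(f_n^{-1}(S))=\beta_{n+1}(f_n^{-1}(S^*))$, that is, the image weight $(f_n)_*\beta_{n+1}$ is balanced. It has mass $1$, so $(f_n)_*\beta_{n+1}=\beta_n$. Consequently $[p]\mapsto\beta_n(p)$ extends to a finitely additive function on the clopen sets. By compactness it is countably additive there, so by Carathéodory's theorem there is a Borel probability measure $\mu$ on $X$ with $\mu([p])=\beta_n(p)$ for all $n$ and $p\in P_n$.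

**Step 2.** $\mu$ is invariant. Let $p\in P_n$. Since $\gamma_i$ is an involution, $\gamma_i[p]=\{x:\gamma_ix\in[p]\}$. By the definition of $\gamma_i$ this is the disjoint union of the sets $\{x:x_{n+1}\in S'\}$ over the $i$-sides $S'$ of $P_{n+1}$ with $f_n(S'^*)=\{p\}$. The partners $S'^*$ of these sides partition $f_n^{-1}(p)$. Therefore
$$\mu(\gamma_i[p])=\sum_{S'}\beta_{n+1}(S')=\sum_{S'}\beta_{n+1}(S'^*)=\beta_{n+1}(f_n^{-1}(p))=\beta_n(p)=\mu([p]).$$
So $\mu$ and its image under $\gamma_i$ agree on all clopen sets, hence on all Borel sets.

**Step 3.** $\mu$ is the only invariant probability measure. If $\rho$ is another, then by (2) the function $p\mapsto\rho([p])$ on $P_n$ is balanced with mass $1$, so it equals $\beta_n$. This holds for all $n$, so $\rho=\mu$.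

Part 1 of Theorem 3 is proved. Note that $\mu$ is positive on every $[p]$.

## Every clopen rule has a sink

We prove part 2 of Theorem 3. The argument is the game on eight vertices, followed by the count of edges in a tree.

Suppose $O_1,\dots,O_d$ are clopen with $O_i\cap\gamma_iO_i=\emptyset$ and $\bigcup_iO_i=X$. Choose $n$ such that each $O_i$ is a union of sets $[p]$ with $p\in P_n$.

**Step 1.** We turn the rule into decisions about sides of level $n+1$. By Lemma 8, for each $i$-side $S$ of $P_{n+1}$ the set $\{x:x_{n+1}\in S\}$ lies in a single $[p]$ with $p\in P_n$. So it is contained in $O_i$, in which case we call $S$ *out*, or it is disjoint from $O_i$. If $S$ and $S^*$ were both out, then by (2) the nonempty set $\{x:x_{n+1}\in S^*\}=\gamma_i\{x:x_{n+1}\in S\}$ would lie in $O_i\cap\gamma_iO_i$. So $S$ and $S^*$ are never both out.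

**Step 2.** We find a tree none of whose ports is out. For each inner node $\nu$ of $\mathbb B_{n+1}$ choose $\omega(\nu)\in\{0,1\}$ such that the side of $\Pi_{\nu,\omega(\nu)}$ is not out. Descend from the root, always going to the $\omega(\nu)$-child, to a leaf $\lambda$. Every port of $T_\lambda$ is assigned to a proper ancestor $\nu$ of $\lambda$, so it lies in $\Pi_{\nu,\omega(\nu)}$. Its side is not out.

**Step 3.** We count. Let $T_\lambda$ have $L$ vertices. By Step 2, if $S_i(\lambda,v)$ is out, then $v$ has an $i$-edge. For each of the $L-1$ edges $\{v,w\}$ at most one of the partner sides $\{(\lambda,v)\},\{(\lambda,w)\}$ is out. So at most $L-1$ pairs $(v,i)$ have $S_i(\lambda,v)$ out, and some vertex $v$ has no out side. A point $x\in[(\lambda,v)]$ then satisfies $x_{n+1}\in S_i(\lambda,v)$, which is not out, for every $i$. So $x$ lies in no $O_i$, a contradiction. This proves part 2. $\square$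

## From comparison to an orientation

Now to part 3. We want clopen sets $A,B$ such that $A\prec B$ would give every vertex an edge of its own. Taking $A=X$ leaves no room, since $\mu(X)=1$ while $\mu(B)\le1$. But most vertices can be served inside the trees: in $T_\lambda$ choose a vertex $b_\lambda$ and direct all edges of $T_\lambda$ toward it. Then only $b_\lambda$ lacks an outgoing edge, and all edges at the ports are still free. It is even enough to use the edges at ports assigned to the root $o$ of $\mathbb B_n$. Each such edge is represented by its end in $\Pi_{o,0}$.

Fix $n\ge1$. Choose $b_\lambda\in T_\lambda$ for each $\lambda\in\Lambda_n$, let $o$ be the root of $\mathbb B_n$ and $i_0=c(o)$. Put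
$$A=\{x:\ x_n=(\lambda,b_\lambda)\text{ for some }\lambda\},\qquad B=\{x:\ x_n=(\lambda,v)\text{ with }(\lambda,v,i_0)\in\Pi_{o,0}\}.$$

**Step 1.** We compare the measures. With $u_\lambda$ as in Lemma 9, $\mu(A)=\sum_\lambda u_\lambda>0$. The measure of $B$ is the left-hand side of (4) at $o$, hence it is half of the sum of both sides. Since $\mathcal T_n$ is the successor of $\mathcal T_{n-1}$ with parameter $2(n-1)+3=2n+1$, (S1) gives
$$\mu(B)=\tfrac12\sum_{\lambda\in\Lambda_n}n_{\lambda,o}u_\lambda\ \ge\ \tfrac{2n+1}2\,\mu(A)>n\,\mu(A).$$

**Step 2.** We assume $A\prec B$ and write the motion as a flow along edges. So let $A=\bigsqcup_kA_k$ with $A_k$ clopen, $g_k\in\Gamma$, and $g_kA_k$ pairwise disjoint subsets of $B$. Put $h=\sum_k1_{g_kA_k}$. Then $h$ is $\{0,1\}$-valued and $h\le1_B$. For clopen $U$ we have $1_{\gamma_iU}=1_U\circ\gamma_i$, so $1_U-1_{\gamma_iU}$ changes sign when composed with $\gamma_i$. Write $g_k=\gamma_{j_\ell}\cdots\gamma_{j_1}$ and $U_r=\gamma_{j_r}\cdots\gamma_{j_1}A_k$, so $U_0=A_k$ and $U_\ell=g_kA_k$. Then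
$$1_{A_k}-1_{g_kA_k}=\sum_{r=1}^\ell\big(1_{U_{r-1}}-1_{\gamma_{j_r}U_{r-1}}\big).$$
Sum over $k$ and group the terms by the color $j_r$:
$$1_A=h+\sum_{i=1}^d\psi_i,\qquad \psi_i\in C(X,\mathbb Z),\quad\psi_i\circ\gamma_i=-\psi_i.\tag{5}$$
Here $\psi_i(x)$ is the net number of units sent from $x$ along its $i$-edge. One unit starts at each point of $A$ and one ends at each point of $\bigsqcup_kg_kA_k\subseteq B$.

**Step 3.** We write down the orientation inside the trees. Let $\Theta_i$ be the clopen set of $x$ with $x_n=(\lambda,v)$, $v\neq b_\lambda$, such that the first edge of the path from $v$ to $b_\lambda$ in $T_\lambda$ has color $i$. Put $\theta_i=1_{\Theta_i}$. Then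
$$\sum_i\theta_i=1-1_A.\tag{6}$$
We claim
$$\theta_i+\theta_i\circ\gamma_i\le1,\quad\text{with value }0\text{ at every }x\text{ for which }x_n=(\lambda,v)\text{ and }(v,i)\text{ is a port of }T_\lambda.\tag{7}$$
Suppose $x\in\Theta_i$, and let $\{v,w\}$ be the edge in question. By (3), $(\gamma_ix)_n=(\lambda,w)$. The $i$-edge at $w$ is $\{w,v\}$, and it is not on the path from $w$ to $b_\lambda$. So $\gamma_ix\notin\Theta_i$, which gives the inequality. If $(v,i)$ is a port, then $v$ has no $i$-edge and $\theta_i(x)=0$. By (2), $(\gamma_ix)_n$ lies in the partner side, which is again a side of ports, so $\theta_i(\gamma_ix)=0$ as well.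

**Step 4.** We let the units pay for the missing edges. The set $B$ is $\{x:x_n\in S\}$ with $S$ the side of $\Pi_{o,0}$, so $B\cap\gamma_{i_0}B=\emptyset$ by (2). Since $h\le1_B$,
$$h+h\circ\gamma_{i_0}\le1,\quad\text{with support in }B\cup\gamma_{i_0}B,\tag{8}$$
and for $x\in B\cup\gamma_{i_0}B$ with $x_n=(\lambda,v)$ the pair $(v,i_0)$ is a port of $T_\lambda$. Define
$$f_i=\theta_i+\psi_i\quad(i\neq i_0),\qquad f_{i_0}=\theta_{i_0}+\psi_{i_0}+h .$$
(The maps $f_n$ between levels play no role in this section.) These functions are continuous and integer-valued. By (5) and (6),
$$\sum_if_i=(1-1_A)+1_A=1 .$$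
In $f_i+f_i\circ\gamma_i$ the contribution of $\psi_i$ cancels. For $i\ne i_0$ the rest is at most $1$ by (7). For $i=i_0$ it is the sum of the expressions in (7) and (8). Each is at most $1$, and where the second is nonzero the first vanishes. So
$$f_i+f_i\circ\gamma_i\le1\qquad(1\le i\le d).$$

**Step 5.** We read off an orientation. The flow may put many units on one edge, so the $f_i$ need not be $\{0,1\}$-valued, but a threshold suffices. Let $O_i=\{f_i\ge1\}$, a clopen set. If $x$ and $\gamma_ix$ were both in $O_i$, then $f_i(x)+f_i(\gamma_ix)\ge2$, which is impossible; so $O_i\cap\gamma_iO_i=\emptyset$. At each $x$ the integers $f_1(x),\dots,f_d(x)$ have sum $1$, so one of them is at least $1$; so $\bigcup_iO_i=X$. This contradicts part 2.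

Hence $A\not\prec B$ for every $n\ge1$. Given $M$, choose $n\ge\max(M,1)$; then $\mu(B)>n\mu(A)\ge M\mu(A)$, and if $M\ge1$ this middle quantity is positive. (For $M=0$, read the strict positivity as $\mu(A)>0$, which Step 1 gives.) With $n=1$ we get $\mu(A)<\mu(B)$ for the only invariant measure $\mu$, so comparison fails. This proves part 3. $\square$

## Vertices far from all ports, and topological freeness

For part 4 we show that each open set contains points whose surroundings look like a large ball of the $d$-regular tree. For a vertex $v$ of a $d$-tree $T$ let $r(T,v)$ be the minimal distance from $v$ to a vertex carrying a port.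

**Step 1.** We gain one unit of distance per level. Let $p=(\lambda,v)\in P_n$. By (S3) some $W_t$, with $t\in\Lambda_{n+1}$, contains a copy of $T_\lambda$ without open ports. Let $v_1$ be the vertex of this copy corresponding to $v$, so $f_n(t,v_1)=p$. A path in $W_t$ from $v_1$ to a vertex carrying an open port must leave the copy. It leaves through an added edge, hence at a vertex carrying a port of $T_\lambda$, after at least $r(T_\lambda,v)$ steps, and then it uses at least one more edge. So $r(T_t,v_1)\ge r(T_\lambda,v)+1$. Iterating $\ell$ times gives $p'=(\lambda',v')\in P_{n+\ell}$ with $[p']\subseteq[p]$ and $r(T_{\lambda'},v')\ge\ell$.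

**Step 2.** We move such a point. Let $g\neq1$ be given by a reduced word of length $\ell\ge1$, and let $p'$ be as in Step 1. Starting at $v'$, follow the edges of $T_{\lambda'}$ whose colors are the letters of $g$, from right to left. Before each of the $\ell$ steps the current vertex has distance less than $\ell$ from $v'$, so it carries no port and the required edge exists. Consecutive letters are different, so the path does not backtrack; in a tree it therefore ends at a vertex $v''$ at distance $\ell$ from $v'$, and $v''\ne v'$. By (3), $(gx)_{n+\ell}=(\lambda',v'')\ne x_{n+\ell}$ for all $x\in[p']\subseteq[p]$.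

So $\{x:gx\neq x\}$ meets every $[p]$, and it is dense. This proves part 4 and completes the proof of Theorem 3. $\square$

In particular $\mathbb Z/2*\mathbb Z/2*\mathbb Z/2$, a nonamenable group generated by three elements, has a strictly ergodic, topologically free action on the Cantor set without dynamical comparison.

## Constants, other groups, and the cases $d=1,2$

By part 3, within one and the same strictly ergodic action, $A\prec B$ can fail even when $\mu(A)/\mu(B)$ is arbitrarily small. So replacing the hypothesis $\mu(A)<\mu(B)$ by $\mu(A)<\varepsilon\mu(B)$ in the definition of comparison, for any fixed $\varepsilon>0$, does not restore the property.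

Let $G$ be any countable group with a surjection $q:G\to\Gamma_3$, for instance $G=F_r$ with $r\ge3$. Let $G$ act on $X$ through $q$. The orbits, the invariant measures and the relation $\prec$ are the same as for $\Gamma_3$. So $G$ has a strictly ergodic action on the Cantor set without comparison.

Within the family $\Gamma_d$ the range $d\ge3$ is optimal. The groups $\Gamma_1=\mathbb Z/2$ and $\Gamma_2$, the infinite dihedral group, have subexponential growth. By a theorem of Downarowicz and Zhang (*Symbolic extensions of amenable group actions and the comparison property*, Mem. Amer. Math. Soc. 281 (2023)), all actions of such groups on zero-dimensional compact metrizable spaces have comparison. For $\Gamma_1$ one also sees directly that the question is empty: its orbits have at most two points, so it has no minimal action on the Cantor set.
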